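# A Poincaré metric on $\mathbb R^n$ for which Lipschitz functions have a single derivative

## 1. PI metrics on $\mathbb R^n$ of analytic dimension one

**Theorem 1.** Let $n\ge 2$ and write points of $\mathbb R^n$ as $(t,v_1,\dots,v_{n-1})$. There is a complete metric $d_n$ on $\mathbb R^n$ inducing the Euclidean topology such that, with $\mu=\mathcal L^n$ (Lebesgue measure):

1. $\mu$ is doubling, and balls have positive finite measure.
2. There are constants $C,\Lambda$ such that for every $d_n$-Lipschitz function $f$ and every ball $B=B(x,r)$,
$$\frac1{\mu(B)}\int_{B}|f-f_{B}|\,d\mu\;\le\; \frac{C\,r}{\mu(B(x,\Lambda r))}\int_{B(x,\Lambda r)}|\partial_t f|\,d\mu ,$$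
and $|\partial_t f|\le \operatorname{Lip}(f)$ almost everywhere. Hence the space is $1$-PI, and so $p$-PI for every $p\ge1$ by Hölder.
3. $(\mathbb R^n,t)$ is a chart of dimension $1$, and every chart has dimension $1$. The analytic dimension is $1$.

The theorem answers a question of Kleiner and Schioppa, which we take from Sylvester Eriksson-Bique and Mathav Murugan, "Martingale and analytic dimensions", arXiv:2609.38583 (2026): *for each $n\ge2$, does there exist a complete PI space $(\mathbb R^n,d,\mu)$ such that $d$ induces the Euclidean topology and the analytic dimension is one?* The answer is yes for every $n\ge 2$. The same construction, multiplied by a Euclidean factor, gives all intermediate dimensions.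

**Theorem 2.** For all $1\le k\le n$, $n\ge2$, there is a complete $1$-PI space $(\mathbb R^n,d,\mathcal L^n)$, with $d$ inducing the Euclidean topology, all of whose charts have dimension $k$; it has a global chart. (No PI space with more than one point has only $0$-dimensional charts, so $1$ is the least possible value.)

In plain words, Theorem 1 says that the following can happen. The space looks topologically like $\mathbb R^n$, and it is so well connected that a function is controlled on balls by its pointwise Lipschitz constant. Yet at almost every point $x$ every Lipschitz function satisfies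
$$f(y)=f(x)+\partial_tf(x)\,\bigl(t(y)-t(x)\bigr)+o(d_n(x,y)).$$
To first order, nothing but $t$ can be seen. Part 2 is the strong form of this: on the right-hand side only the derivative in the direction $t$ appears. In particular a Lipschitz function that does not depend on $t$ is constant, and so none of the coordinates $v_j$ is $d_n$-Lipschitz.

## 2. Poincaré inequalities, charts and analytic dimension

Balls $B(x,r)$ are open. For a set $E$ of positive finite measure and an integrable $h$ we write
$$\operatorname{av}_E h=h_E=\frac1{\mu(E)}\int_E h\,d\mu .$$
Let $(X,d,\mu)$ be a metric measure space in which every ball has positive finite measure. For Lipschitz $f:X\to\mathbb R$ put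
$$\operatorname{Lip}(f)(y)=\limsup_{z\to y,\;z\neq y}\frac{|f(z)-f(y)|}{d(z,y)}$$
(with value $0$ at isolated points).

**Definition (PI space).** For $1\le p<\infty$, the space supports a $(1,p)$-Poincaré inequality if there are $C>0$ and $\Lambda\ge1$ such that for every Lipschitz $f:X\to\mathbb R$ and every ball $B(x,r)$
$$\operatorname{av}_{B(x,r)}|f-f_{B(x,r)}|\le Cr\,\bigl(\operatorname{av}_{B(x,\Lambda r)}\operatorname{Lip}(f)^p\bigr)^{1/p}.\tag{1}$$
If moreover $\mu$ is doubling, that is $\mu(B(x,2r))\le C_D\,\mu(B(x,r))$ for all $x\in X$, $r>0$, the space is a $p$-PI space. A PI space is a $p$-PI space for some $1\le p<\infty$.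

Euclidean $\mathbb R^n$ with Lebesgue measure is a $1$-PI space. The line with the metric $|x-y|^{1/2}$ and Lebesgue measure is doubling but not PI: the function $f(x)=\min(|x|,1)$ is Lipschitz for this metric, since $\min(1,a)\le a^{1/2}$ for $a\ge 0$, and $\operatorname{Lip}(f)=0$ everywhere because $|x-y|/|x-y|^{1/2}\to0$. So the right side of (1) vanishes while $f$ is not constant. This example returns in Section 4.

**Definition (chart).** A chart of dimension $k\ge0$ is a pair $(U,\phi)$ with $U\subseteq X$ Borel, $\mu(U)>0$, and $\phi:X\to\mathbb R^k$ Lipschitz, such that for every Lipschitz $f:X\to\mathbb R$ and $\mu$-a.e. $x\in U$ there is a *unique* linear map $df_x:\mathbb R^k\to\mathbb R$ with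
$$f(y)-f(x)=df_x(\phi(y)-\phi(x))+o(d(x,y))\qquad\text{as }y\to x.\tag{2}$$

Existence says that $\phi$ has enough components, and uniqueness says that it has none to spare. On the Euclidean plane $(\mathbb R^2,\mathrm{id})$ is a chart by Rademacher's theorem. The pair $(\mathbb R^2,x_1)$ is not one, because $f=x_2$ has no expansion (2) (move $y$ in the direction $x_2$). On the line, $\phi(x)=(x,x)$ is not a chart, because $(a,b)$ and $(a+c,b-c)$ give the same expansion.

**Definition (analytic dimension).** The space is a Lipschitz differentiability space if it is covered, up to a null set, by countably many charts; its analytic dimension is the maximum of the dimensions of its charts. By Cheeger's theorem every complete $p$-PI space is a Lipschitz differentiability space, and the dimensions of its charts are uniformly bounded in terms of the doubling and Poincaré data.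

So $\mathbb R^n$ with the Euclidean metric and Lebesgue measure has analytic dimension $n$. For $n=1$ the line itself has analytic dimension one, so the question starts at $n=2$. The Heisenberg group with its Carnot–Carathéodory metric and Lebesgue measure is a PI space homeomorphic to $\mathbb R^3$ with analytic dimension $2$: the topological and the analytic dimension can differ. We shall not need Cheeger's theorem, because we exhibit a global chart.

## 3. A Poincaré inequality in one direction forces a one-dimensional chart

This section shows that part 3 of Theorem 1 follows from parts 1 and 2. It tells us what to build: a metric for which $|\partial_tf|$ alone controls oscillation.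

Let $\mathbf d$ be a metric on $\mathbb R^n$ that induces the Euclidean topology and satisfies, for all $t,t',v,v'$,
$$|t-t'|\le \mathbf d\bigl((t,v),(t',v')\bigr),\qquad \mathbf d\bigl((t,v),(t',v)\bigr)=|t-t'| .\tag{3}$$
Let $f$ be $\lambda$-Lipschitz for $\mathbf d$. Then $f$ is continuous, and each $f(\cdot,v)$ is $\lambda$-Lipschitz on $\mathbb R$. The upper and lower limits of $\frac{f(t+h,v)-f(t,v)}h$ as $h\to0$ may be computed over rational $h$ by continuity, so they are Borel functions, and the set where $\partial_tf$ exists is Borel. Every slice $\{v=\text{const}\}$ of it has full linear measure, so by Fubini it has full measure. Put $g=|\partial_tf|$ on this set and $g=0$ elsewhere. Then $g$ is Borel, $g\le\lambda$, $g\le\operatorname{Lip}(f)$ by (3), and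
$$|f(t,v)-f(t',v)|\le\int_{[t,t']}g(\tau,v)\,d\tau\qquad\text{for all }t,t',v.\tag{4}$$
Here $[t,t']$ is the interval between $t$ and $t'$ in either order. We keep this meaning of $g$ throughout.

**Lemma 3.** Let $(X,\mathbf d,\mu)$ be doubling (with balls of positive finite measure), $x\in X$, and $u$ Lipschitz with $\operatorname{av}_{B(x,r)}|u-u_{B(x,r)}|=o(r)$ as $r\to0$. Then $u(y)-u(x)=o(\mathbf d(x,y))$ as $y\to x$.

*Proof.* The point is to pass from averages to values, at the price of the Lipschitz constant on a much smaller ball. Let $\lambda$ be the Lipschitz constant of $u$, $\rho=\mathbf d(x,y)>0$, $B=B(x,2\rho)$ and $0<\eta<1$. Both $B(x,\eta\rho)$ and $B(y,\eta\rho)$ lie in $B$, and $B\subset B(y,3\rho)$, so by doubling both have measure at least $c_\eta\mu(B)$ with $c_\eta>0$ independent of $y$. Hence their $u$-averages differ from $u_B$ by at most $c_\eta^{-1}\operatorname{av}_B|u-u_B|=o(\rho)$. The values $u(x)$ and $u(y)$ differ from these averages by at most $\lambda\eta\rho$. Thus $\limsup_{y\to x}|u(y)-u(x)|/\mathbf d(x,y)\le2\lambda\eta$, and $\eta\to0$ gives the claim. $\square$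

**Proposition 4.** Let $\mathbf d$ be as above, let $\mu=\mathcal L^n$ be doubling for $\mathbf d$ with balls of positive finite measure, and suppose that $\operatorname{av}_{B(x,r)}|f-f_{B(x,r)}|\le Cr\operatorname{av}_{B(x,\Lambda r)}|\partial_tf|$ for every $\mathbf d$-Lipschitz $f$ and every ball. Then $(\mathbb R^n,t)$ is a chart of dimension $1$.

*Proof.* The function $t$ is $1$-Lipschitz by (3). *Existence.* Let $f$ be Lipschitz. By the Lebesgue differentiation theorem for doubling measures, for a.e. $x$ the number $a=\partial_tf(x)$ satisfies $\operatorname{av}_{B(x,r)}|\partial_tf-a|\to0$ as $r\to 0$. Fix such an $x$ and apply the hypothesis to the Lipschitz function $u=f-a\,t$, for which $\partial_tu=\partial_tf-a$: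
$$\operatorname{av}_{B(x,r)}|u-u_{B(x,r)}|\le Cr\operatorname{av}_{B(x,\Lambda r)}|\partial_tf-a|=o(r).$$
By Lemma 3, $f(y)-f(x)=a\,(t(y)-t(x))+o(\mathbf d(x,y))$. *Uniqueness.* If $a'$ also works, then $(a-a')(t(y)-t(x))=o(\mathbf d(x,y))$. For $y=x+he_t$ we have $|t(y)-t(x)|=|h|=\mathbf d(x,y)$ by (3), so $a=a'$. $\square$

**Lemma 5.** If a metric measure space has a global chart $(X,\Phi)$ of dimension $k$, then every chart $(U,\psi)$ has dimension $k$.

*Proof.* The purpose is to compare two charts by differentiating each in the other. Let $l$ be the dimension of $(U,\psi)$. Differentiating the components of $\psi$ with respect to $\Phi$, and those of $\Phi$ with respect to $\psi$, we get for a.e. $x\in U$ linear maps $A:\mathbb R^k\to\mathbb R^l$ and $B:\mathbb R^l\to\mathbb R^k$ with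
$$\psi(y)-\psi(x)=A(\Phi(y)-\Phi(x))+o(\mathbf d(x,y)),\qquad \Phi(y)-\Phi(x)=B(\psi(y)-\psi(x))+o(\mathbf d(x,y)).$$
Substituting one into the other, $\Phi(y)-\Phi(x)=BA(\Phi(y)-\Phi(x))+o(\mathbf d(x,y))$, and also $\psi(y)-\psi(x)=AB(\psi(y)-\psi(x))+o(\mathbf d(x,y))$. The derivative of the $j$-th component of $\Phi$ with respect to $\Phi$ is therefore both the $j$-th coordinate functional and the $j$-th row of $BA$; by uniqueness $BA=\mathrm{id}_{\mathbb R^k}$ at a.e. $x\in U$. In the same way $AB=\mathrm{id}_{\mathbb R^l}$. Since $\mu(U)>0$, such an $x$ exists, and $k=l$. $\square$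

It remains to construct $d_n$ and to prove parts 1 and 2 of Theorem 1.

## 4. Uniform grids, undivided rows, and two overlapping blocks

Start in the plane, with coordinates $(t,v)$. We want moves in direction $t$ to cost their length, and moves in direction $v$ to be so expensive that $v$ contributes nothing to first order. A flexible way to get such metrics is to choose a hierarchy of rectangles $Q=I_Q\times J_Q$ ("tiles"), where tiles of level $i$ have height $s(Q)=|I_Q|=N^{-i}$, and to charge a tile for its height only:
$$d(z,z')=\inf\sum_{Q\in\mathcal Q}s(Q),\tag{5}$$
the infimum being over finite families $\mathcal Q$ of tiles whose union is connected and contains $z$ and $z'$. The design question is how to divide the widths.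

**First attempt: uniform division.** Let all tiles of level $i$ have width $L^{-i}$ with $L>N$, say $N=32=2^5$ and $L=128=2^7$, so that $|J_Q|=s(Q)^{7/5}$. If the union of $\mathcal Q$ is connected and contains $z=(t,v)$ and $z'=(t',v')$, then the intervals $J_Q$ cover the interval between $v$ and $v'$, so
$$|v-v'|\le\sum_{\mathcal Q}s(Q)^{7/5}\le\Bigl(\sum_{\mathcal Q}s(Q)\Bigr)^{7/5},\qquad\text{hence}\qquad d(z,z')\ge|v-v'|^{5/7}.$$
This looks promising, but consider $f(t,v)=\min(|v|,1)$. It is $1$-Lipschitz, as $\min(1,a)\le a^{5/7}$ for $a\ge0$, and $|f(z)-f(z')|/d(z,z')\le|v-v'|^{2/7}\to0$ as $z'\to z$. So $\operatorname{Lip}(f)=0$ everywhere and $f$ is not constant: the Poincaré inequality (1) fails. The failure is exactly that a function of $v$ alone is seen by no derivative, because every piece of $v$-length must be crossed at its own small scale.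

**Second attempt: leave a row undivided.** To control functions of $v$ one wants very flat tiles that are still wide. Suppose the rule leaves $J$ undivided in one of the child rows of $I\times J$. Going down along that child row again and again we get tiles $I_m\times J$ with $I_m$ shrinking to a point $t^*$, all with the same $J$. Then $d((t^*,v),(t^*,v'))\le s(I_m\times J)\to0$ for all $v,v'\in J$, and $d$ is not a metric.

**The way between.** In some rows keep one tile of width $\frac34|J|$, away from the edges of $J$ (call these A-rows). In other rows keep two tiles of width $\frac38|J|$, at the two edges (B-rows). Divide finely everywhere else. Two things should happen.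

- *Functions of $v$ are caught.* The three wide intervals cover $J$ with large overlaps. If $u(v)$ is $\lambda$-Lipschitz for $d$, its oscillation on $J$ is at most the sum of its oscillations on the three wide intervals. Each of these is the width of a tile one level down. Going down $m$ levels, $\operatorname{osc}_Ju\le3^m\lambda s_{i+m}=\lambda s_i(3/32)^m\to0$, so $u$ is constant on $J$.
- *Crossing $J$ stays expensive.* A chain of tiles that wants to exploit both the A-rows and the B-rows has to travel in direction $t$ from one block to the other. If the blocks are separated by a gap of height $\frac14|I|$, a chain of cost less than $\frac14s(Q)$ can use only one of the two kinds. Each kind leaves a quarter of $J$ finely divided, namely $\frac L4=32=N$ thin intervals, and the chain must cross each of them at the next scale. Then $N$ crossings at cost $\frac14s_{i+1}$ each add up to $\frac14s_i$.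

The rest of the notes makes both points precise. The first becomes the Poincaré inequality of Section 8; the second becomes the crossing lemma of Section 6.

## 5. The tiles

Throughout $N=32$, $L=128=4N$, $s_i=N^{-i}$ ($i\in\mathbb Z$); $|\cdot|$ is Lebesgue measure, and intervals are compact and nondegenerate unless stated otherwise.

**Subdivision rule.** Let $T=I\times J\subset\mathbb R_t\times\mathbb R_v$ be a rectangle; identify $I$ and $J$ affinely with $[0,1]$. Divide $I$ into $N=32$ equal intervals, the *child rows*, numbered $0,\dots,31$. In each child row divide $J$ as follows.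

- *A-rows* $8,\dots,11$ (occupying $t\in[\frac14,\frac38]$): $J$ is divided into the *wide* interval $J_A=[\frac18,\frac78]$ and, on each side, $16$ intervals of length $\frac1L$.
- *B-rows* $20,\dots,23$ ($t\in[\frac58,\frac34]$): $J$ is divided into the wide intervals $J_{BL}=[0,\frac38]$ and $J_{BR}=[\frac58,1]$, and $32$ intervals of length $\frac1L$ covering $[\frac38,\frac58]$.
- *Low rows* (all others): $J$ is divided into $L$ equal intervals.

The products of child rows with these intervals are the *children* of $T$. The first quarter and the last quarter of $I$ consist of low rows, A-rows and B-rows are never consecutive, and all breakpoints in $J$ are multiples of $\frac1L$. For $[0,1]^2$ there are $128$ children in each of the $24$ low rows, $33$ in each A-row and $34$ in each B-row.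

**Tilings of the plane.** To get tiles of all sizes, we embed the square in larger and larger ones. Let $T_0=[0,1]^2$ and $T_{-m}=[a_m,a_m+N^m]\times[b_m,b_m+L^m]$ with $a_0=b_0=0$, $a_{m+1}=a_m-\frac12N^{m+1}$, $b_{m+1}=b_m-\frac12L^{m+1}$. In the relative coordinates of $T_{-m-1}$ the rectangle $T_{-m}$ is $[\frac12,\frac{17}{32}]\times[\frac12,\frac{65}{128}]$. This is a child of $T_{-m-1}$ in the low row $16$. Also $T_{-m}\subset\operatorname{int}T_{-m-1}$ and $\bigcup_mT_{-m}=\mathbb R^2$, since $a_m,b_m\to-\infty$ and $a_m+N^m,b_m+L^m\to+\infty$.

Let $\mathcal T_i$ be the set of all $(i+m)$-th generation descendants of $T_{-m}$, over all $m\ge\max(0,-i)$. Since $T_{-m}$ is a child of $T_{-m-1}$ and children have disjoint interiors, the $(i+m)$-th generation descendants of $T_{-m}$ are exactly the $(i+m+1)$-st generation descendants of $T_{-m-1}$ that are contained in $T_{-m}$, and the others have interiors disjoint from $T_{-m}$. Consequently: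

- $\mathcal T_i$ is a locally finite tiling of $\mathbb R^2$: a compact set lies in some $\operatorname{int}T_{-m}$, and only the finitely many level-$i$ tiles inside $T_{-m}$ meet $\operatorname{int}T_{-m}$. Each tile of level $i$ is $I\times J$ with $|I|=s_i$. The types of child rows depend only on their index, so the intervals $I$ form a partition of $\mathbb R$, up to endpoints, into *level-$i$ rows*. In each row $I$ the intervals $J$ with $I\times J\in\mathcal T_i$, called the *tile intervals* of the row, partition $\mathbb R$ up to endpoints.
- Any two tiles have a common ancestor $T_{-m}$.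
- A child satisfies $\frac1L|J|\le|J_{\rm child}|\le\frac34|J|$. A level-$i$ tile inside $T_{-m}$ has $|J|\le(\frac34)^{i+m}L^m$, so $|J|\to0$ uniformly on compact sets as $i\to\infty$.

For a tile $Q=I_Q\times J_Q$ of level $i$ put $s(Q)=s_i$. Tiles $I\times J$ and $I\times J'$ of the same level and row whose intervals share exactly one endpoint are *v-adjacent*. Every tile has one v-adjacent tile on each side. For example, in row $8$ of $T_0$ the tile over $[\frac18,\frac78]$ is v-adjacent to the one over $[\frac{15}{128},\frac18]$, and the widths have ratio $96$. This is the worst case: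

**Lemma 6 (neighbours in a row).** If $I\times J$ and $I\times J'$ are v-adjacent, then $|J'|\le96|J|$.

*Proof.* If they have the same parent, the ratio is at most $\frac34L=96$. Otherwise their parents are v-adjacent, and both tiles are end pieces in child rows of the same index. End pieces have relative length $\frac1L$ in low rows and A-rows and $\frac38$ in B-rows, at either end, so $|J'|/|J|$ equals the ratio for the parents. Repeat upward; the process stops, since the two tiles have a common ancestor. $\square$

**Lemma 7 (neighbouring rows).** Let $I_1\ne I_2$ be level-$i$ rows sharing an endpoint, let $I_1\times J_1,\,I_2\times J_2\in\mathcal T_i$, and suppose $\operatorname{int}J_1\cap\operatorname{int}J_2\neq\emptyset$. Then, after possibly interchanging indices, $J_1\supset J_2$ and $J_1$ is the union of exactly $b$ tile intervals of the row $I_2$, all of equal length, where $b\in\{1,48,96\}$.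

*Proof.* The content is that mismatches between neighbouring rows do not accumulate from level to level. We induct on the number of generations below a common ancestor.

If $I_1,I_2$ lie in the same level-$(i-1)$ row, the two parents lie in that row and their intervals overlap, so they coincide. Then $I_1,I_2$ are consecutive child rows of one tile, of types low–low, A–A, B–B, low–A or low–B. In the first three cases the partitions are equal and $b=1$. In the last two, a wide interval is a union of $\frac34L=96$, respectively $\frac38L=48$, low intervals, and all other intervals coincide.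

Otherwise $I_1,I_2$ are end child rows of two adjacent level-$(i-1)$ rows, hence both low. The parent intervals overlap. By induction, after interchanging indices, the parent interval $H_1\supset J_1$ is the union of $b$ equal parent intervals of the other row, one of which contains $J_2$. Over $H_1$ the tile intervals in the row $I_1$ are $L$ equal parts of $H_1$, and in the row $I_2$ they are $bL$ equal parts of $H_1$. So each of the $L$ parts is a union of $b$ of the smaller ones. $\square$

For instance, between row $7$ (low) and row $8$ (an A-row) of $T_0$ the interval $[\frac18,\frac78]$ is the union of $b=96$ tile intervals of row $7$. At the next level, the last child row of row $7$ and the first child row of row $8$ are both low, and the same $b=96$ reappears: this is what the low rows at the ends are for.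

## 6. The tile metric and the cost of crossing a strip

Let $d$ be given by (5) with these tiles, of any levels. It is finite, since some $T_{-m}$ contains both points; $d(z,z)=0$, since $z$ lies in tiles of every level; symmetry is clear; and the triangle inequality follows by taking the union of two families, which is connected because both unions contain the middle point. So $d$ is a finite pseudometric. Moreover
$$d(z,z')\le s(Q)\qquad\text{if }z,z'\in Q,\tag{6}$$
and $d$ satisfies both statements in (3) for $n=2$. The inequality $d((t,v),(t',v'))\ge|t-t'|$ holds because the projections $I_Q$ of a connected family cover the interval between $t$ and $t'$, and $|I_Q|=s(Q)$. For the equality $d((t,v),(t',v))=|t-t'|$, cover the segment by level-$i$ tiles, one in each of at most $|t-t'|/s_i+2$ consecutive rows, each with $v\in J_Q$. Consecutive tiles share the point with second coordinate $v$ on the common boundary of their rows, so the union is connected and $d\le|t-t'|+2s_i$; let $i\to\infty$.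

As an example, for $t\in[\frac14,\frac9{32}]$ the points $(t,\frac18)$ and $(t,\frac78)$ lie in one wide level-$1$ tile of $T_0$, so $d\le\frac1{32}$ although their $v$-coordinates differ by $\frac34$. By contrast, we shall see after Lemma 8 that $d((\frac12,0),(\frac12,1))\ge\frac14$.

We shall use paths: *a connected finite union of rectangles is path-connected.* The graph joining two rectangles when they intersect is connected, since otherwise the union would split into two disjoint nonempty closed sets, and rectangles are path-connected.

The next notion singles out the vertical strips $\mathbb R\times K$ whose edges no small tile straddles.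

**Definition (admissible interval).** Let $\Theta$ be an interval in the variable $t$. An interval $K$ is *$i$-admissible over $\Theta$* if for every level-$i$ row $I$ with $\operatorname{int}I\cap\Theta\neq\emptyset$, $K$ is a union of tile intervals of the row $I$.

For example, $K=[\frac38,\frac38+\frac1{128}]$ is $1$-admissible over $[\frac38,\frac34]$, where only the low rows $12,\dots,19$ and the B-rows $20,\dots,23$ of $T_0$ occur. It is not $1$-admissible over $[\frac14,\frac38]$, where it lies strictly inside the tile interval $[\frac18,\frac78]$.

*If $K$ is $i$-admissible over $\Theta$ and $Q$ is a tile of level $\ge i$ with $I_Q\subset\Theta$, then either $J_Q\subset K$ or $J_Q\cap\operatorname{int}K=\emptyset$.* Indeed, let $I\times J$ be the level-$i$ ancestor of $Q$. The interior of $I$ meets $I_Q\subset\Theta$, so $K$ is a union of tile intervals of the row $I$. If $J$ is one of them, $J_Q\subset J\subset K$. If not, $\operatorname{int}J$ misses $K$, hence $J$ misses $\operatorname{int}K$.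

**Lemma 8 (crossing).** Let $\mathcal Q$ be a finite family of tiles with $t$-projections in $\Theta$, and let $K$ be $i$-admissible over $\Theta$. Suppose $\bigcup\mathcal Q$ contains a curve $\gamma:[0,1]\to\mathbb R\times K$ whose $v$-coordinate goes from $\min K$ to $\max K$. Then $\sum_{\mathcal Q}s(Q)\ge s_i/4$.

*Proof.* We induct on $m=(\text{maximal level in }\mathcal Q)-i$, for all $i,\Theta,K,\gamma$ at once.

**Step 1: trimming the family.** This step makes $\Theta$ short. If some $Q$ has level $\le i$ (in particular if $m\le0$), the sum is at least $s_i$. So let all levels be $\ge i+1$, and suppose $\sum s(Q)<s_i/4$. Discard the tiles not meeting $\gamma$. The remaining tiles cover $\gamma$ and all meet it, so their union is connected. Replace $\Theta$ by the $t$-projection of this union, an interval with $|\Theta|\le\sum s(Q)<s_i/4$. The new $\Theta$ is contained in the old one, so $K$ stays admissible.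

**Step 2: $N$ thin strips.** This step finds the strips that have to be crossed at the next scale. *There are at least $N$ intervals $K_l\subset K$ with disjoint interiors, each $(i+1)$-admissible over $\Theta$.*

*Case 1: $\Theta$ meets the interior of only one level-$i$ row $I$.* Then $\Theta\subset I$. Choose $I\times J\in\mathcal T_i$ with $J\subset K$ and use the relative coordinates of $I\times J$. The gap between the A-block $[\frac14,\frac38]$ and the B-block $[\frac58,\frac34]$ has length $\frac14$, so $\Theta$ misses the interior of one of the blocks. If it misses the interior of the A-block, all child rows whose interiors meet $\Theta$ are low or B-rows, and the $L/4=N$ intervals $[\frac lL,\frac{l+1}L]\subset[\frac38,\frac58]$ are single child intervals in all of them. If it misses the interior of the B-block, use the $L/4=N$ intervals $[\frac lL,\frac{l+1}L]$ contained in $[0,\frac18]\cup[\frac78,1]$, which are single child intervals in all low rows and A-rows.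

*Case 2: $\Theta$ meets the interiors of at least two level-$i$ rows.* Since $|\Theta|<s_i/4$, it meets exactly two, $I_1$ and $I_2$, and they are adjacent; $\Theta$ contains their common endpoint and lies within distance less than $s_i/4$ of it. So $\Theta$ meets interiors of low child rows only. Take a tile interval of the row $I_1$ inside $K$ and a tile interval of the row $I_2$ overlapping it; the latter also lies in $K$, because $K$ is a union of tile intervals of the row $I_2$. By Lemma 7 the larger of the two, call it $J_1$, is a tile interval of one of the rows and a union of $b$ equal tile intervals of the other. The $L\ge N$ equal parts of $J_1$ are single child intervals in the first row, and each is the union of $b$ child intervals in the second, where the child intervals are $bL$ equal parts of $J_1$.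

**Step 3: crossing all the strips.** Here we apply the induction hypothesis in each strip. For each $l$ let $\tau$ be the first time at which the $v$-coordinate of $\gamma$ equals $\max K_l$, and $\sigma$ the last time before $\tau$ at which it equals $\min K_l$. Both exist, because the $v$-coordinate starts at $\min K\le\min K_l$ and ends at $\max K\ge\max K_l$. On $(\sigma,\tau)$ the $v$-coordinate is strictly between, so $\gamma((\sigma,\tau))\subset\mathbb R\times\operatorname{int}K_l$. Let $\mathcal Q_l=\{Q\in\mathcal Q:J_Q\subset K_l\}$. A tile of $\mathcal Q$ that meets $\gamma((\sigma,\tau))$ has level $\ge i+1$, has $I_Q\subset\Theta$, and $J_Q$ meets $\operatorname{int}K_l$; by admissibility it belongs to $\mathcal Q_l$. So $\mathcal Q_l$ covers $\gamma((\sigma,\tau))$, and hence $\gamma([\sigma,\tau])$, as its union is closed. The maximal level in $\mathcal Q_l$ minus $(i+1)$ is at most $m-1$. By induction, $\sum_{\mathcal Q_l}s(Q)\ge s_{i+1}/4$. The $\mathcal Q_l$ are disjoint, so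
$$\sum_{\mathcal Q}s(Q)\ge N\cdot\frac{s_{i+1}}4=\frac{s_i}4,$$
a contradiction. $\square$

As promised: a connected family containing $(\frac12,0)$ and $(\frac12,1)$ with sum less than $\frac14$ would have $t$-projection $\Theta\subset[0,1]$. Its union would contain a path between the two points, and the part of the path between the last time at $v=0$ before the first time at $v=1$, and that first time, crosses $K=[0,1]$, which is $0$-admissible over $\Theta$. Lemma 8 excludes this, so $d((\frac12,0),(\frac12,1))\ge\frac14$.

## 7. The size of balls in the plane

For $T=I\times J\in\mathcal T_i$ let $I'=I^-\cup I\cup I^+$, where $I^\pm$ are the adjacent level-$i$ rows, and $J'=J_l\cup J\cup J_r$, where $I\times J_l$ and $I\times J_r$ are v-adjacent to $T$ on the left and right. The next lemma says that balls of radius about $s_i$ are comparable to such products.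

**Lemma 9.** If $z\in T=I\times J\in\mathcal T_i$ and $d(z,z')<s_{i+2}/4$, then $z'\in I'\times J'$. Conversely $d(z,z')\le4s_i$ for all $z'\in I'\times J'$.

*Proof.* **Step 1: the upper bound.** This is a short chain of tiles. Let $z'=(t',v')\in I'\times J'$ and let $t''\in I$ be the point closest to $t'$. Then $(t'',v')$ lies in $I\times J_l$, $T$ or $I\times J_r$, so $d(z,(t'',v'))\le2s_i$. Also $d((t'',v'),z')=|t'-t''|\le s_i$.

**Step 2: setting up a crossing.** The rest of the proof shows that leaving $I'\times J'$ is expensive. Take a family $\mathcal Q$ with connected union containing $z=(t,v)$ and $z'=(t',v')$ and with $\sum s(Q)<s_{i+2}/4$. The union contains a path $\gamma$ from $z$ to $z'$. Discard the tiles not meeting $\gamma$ and let $\Theta\ni t,t'$ be the $t$-projection of the remaining union, an interval with $|\Theta|<s_{i+2}/4$. As $t\in I$, we get $t'\in I'$. Suppose $v'>\max J'$; the case $v'<\min J'$ is treated in the same way with $J_l$ for $J_r$. Since $v\le\max J=\min J_r$ and $v'>\max J_r$, for every interval $K\subset J_r$ the path $\gamma$ contains a subarc in $\mathbb R\times K$ crossing from $\min K$ to $\max K$ (first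 time at $\max K$, last time before it at $\min K$).

**Step 3: $\Theta$ inside the row.** In this case we cross $J_r$ itself. If $\Theta\subset I$, then $J_r$, a tile interval of the row $I$, is $i$-admissible over $\Theta$, and Lemma 8 gives $\sum s(Q)\ge s_i/4$, a contradiction.

**Step 4: $\Theta$ crosses a row boundary.** Here $J_r$ may fail to be admissible, because a tile of the neighbouring row may be wider than $J_r$; we replace it by a thinner strip two levels down. Suppose $\Theta\not\subset I$. Since $|\Theta|<s_i$ and $t\in\Theta\cap I$, $\Theta$ meets $\operatorname{int}I^\sharp$ for exactly one row $I^\sharp$ adjacent to $I$ and meets the interior of no further level-$i$ row other than possibly $I$; it contains the common endpoint $t^*$ of $I$ and $I^\sharp$ and lies within distance less than $s_{i+2}/4$ of $t^*$. If $J_r$ is a union of tile intervals of the row $I^\sharp$, it is $i$-admissible over $\Theta$, and we have a contradiction as before. Otherwise, by Lemma 7, $J_r$ is one of $b\in\{48,96\}$ equal tile intervals of the row $I$ whose union is a tile interval $J_2$ of the row $I^\sharp$.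

The only level-$(i+2)$ rows whose interiors can meet $\Theta$ are the two adjacent to $t^*$. Each is an end child row of an end child row, so low rows are used twice. There the tile intervals over $J_2$ are $L^2$ equal parts of $J_2$ on the $I^\sharp$ side, and $L^2$ equal parts of each of the $b$ intervals on the $I$ side, that is, $bL^2$ equal parts of $J_2$. So each of the $L^2$ equal parts of $J_2$ is $(i+2)$-admissible over $\Theta$. Since $|J_r|\ge|J_2|/96\ge2|J_2|/L^2$, at least one such part $K$ lies in $J_r$. Lemma 8, at level $i+2$, gives $\sum s(Q)\ge s_{i+2}/4$, a contradiction. $\square$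

**Proposition 10.** $d$ is a metric on $\mathbb R^2$ inducing the Euclidean topology, and it is proper (closed bounded sets are compact), hence complete.

*Proof.* *Topology.* If $d(z,z_k)\to0$, then for each $i$ eventually $z_k\in I'\times J'$, built from a level-$i$ tile $I\times J\ni z$. By Lemma 6 this set has sides $3s_i$ and at most $(1+2\cdot96)|J|=193|J|$, so its Euclidean diameter tends to $0$ as $i\to\infty$, and $z_k\to z$. In particular $d(z,z')=0$ implies $z=z'$. Conversely, by local finiteness the union of the level-$i$ tiles containing $z$ is a Euclidean neighbourhood of $z$, on which $d(z,\cdot)\le s_i$ by (6). *Properness.* By Lemma 9 with $i\to-\infty$, $d$-bounded sets are Euclidean bounded. A $d$-closed $d$-bounded set is therefore Euclidean closed and bounded, hence compact. $\square$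

## 8. The Poincaré inequality on planar tiles

Let $f$ be $\lambda$-Lipschitz on $(\mathbb R^2,d)$, and let $g$ be as in Section 3: $g=|\partial_tf|$ a.e., $g\le\lambda$, and (4) holds. Put $D(Q)=\inf_c\int_Q|f-c|$; the infimum is attained, at a median of $f$ on $Q$. For every $c$ we have $|Q|\,|f_Q-c|\le\int_Q|f-c|$, so
$$\int_Q|f-f_Q|\le2D(Q).\tag{7}$$

**Lemma 11.** $D(T)\le10\,s_i\int_Tg$ for $T\in\mathcal T_i$. Hence $\int_T|f-f_T|\le20\,s_i\int_Tg$.

*Proof.* In Section 4 we bounded the oscillation of a function of $v$ by three wide intervals. Now we do the same with the average of $f$ over $t$.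

**Step 1: reduction to a function of $v$.** Let $T=I\times J$, $F(v)=\frac1{s_i}\int_If(t,v)\,dt$ and $h(v)=\int_Ig(t,v)\,dt$. By (4), $|f(t,v)-F(v)|\le h(v)$ for $t\in I$, so $\int_T|f-F|\le s_i\int_Jh=s_i\int_Tg$.

**Step 2: $F$ on a wide interval.** We compare $F$ with a constant on each of $J_A,J_{BL},J_{BR}$. For $W\in\{A,BL,BR\}$ let $Q_\rho=I_\rho\times J_W$, $\rho=1,\dots,4$, be the four wide children of that type, $c_\rho$ a minimizer for $D(Q_\rho)$, and $c_W=\frac14\sum_\rho c_\rho$. For $v\in J_W$, averaging $|F(v)-c_\rho|\le|F(v)-f(t,v)|+|f(t,v)-c_\rho|$ over $t\in I_\rho$ gives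
$$|F(v)-c_\rho|\le h(v)+\frac1{s_{i+1}}\int_{I_\rho}|f(t,v)-c_\rho|\,dt .$$
Averaging over $\rho$ and integrating over $J_W$,
$$\int_{J_W}|F-c_W|\,dv\le e_W:=\int_{J_W}h\,dv+\frac1{4s_{i+1}}\sum_{\rho}D(Q_\rho).\tag{8}$$

**Step 3: gluing along the overlaps.** This step compares the three constants. Since $J_A\cap J_{BL}$ is $[\frac18,\frac38]$ in relative coordinates, of length $\frac14|J|$, (8) gives $|c_A-c_{BL}|\le\frac4{|J|}(e_A+e_{BL})$, and likewise $|c_A-c_{BR}|\le\frac4{|J|}(e_A+e_{BR})$. The set $J\setminus J_A$ consists of two pieces of length $\frac18|J|$, one in $J_{BL}$ and one in $J_{BR}$, so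
$$\int_J|F-c_A|\le e_A+\Bigl(e_{BL}+\tfrac12(e_A+e_{BL})\Bigr)+\Bigl(e_{BR}+\tfrac12(e_A+e_{BR})\Bigr)\le2(e_A+e_{BL}+e_{BR}).$$

**Step 4: the recursion.** We insert (8). No point lies in all of $J_A,J_{BL},J_{BR}$, so $\sum_W\int_{J_W}h\le2\int_Jh=2\int_Tg$. Since $\int_T|F-c_A|=s_i\int_J|F-c_A|$,
$$D(T)\le5s_i\int_Tg+\frac{2s_i}{4s_{i+1}}\sum_{Q\in\mathcal W(T)}D(Q)=5s_i\int_Tg+16\sum_{Q\in\mathcal W(T)}D(Q),\tag{9}$$
where $\mathcal W(T)$ is the set of the $12$ wide children. They have disjoint interiors and total area $\bigl(4\cdot\frac34+8\cdot\frac38\bigr)\frac1{32}|T|=\frac3{16}|T|$.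

**Step 5: iteration.** Going down, the recursion gains a factor $\frac12$ per level, since $16s_{i+1}=\frac12s_i$. Let $\mathcal W^m(T)$ be the set of $m$-th generation descendants obtained by taking wide children $m$ times. The tiles of $\mathcal W^j(T)$ have disjoint interiors and lie in $T$, so applying (9) $m$ times gives
$$D(T)\le5s_i\sum_{j<m}2^{-j}\int_Tg+16^m\sum_{Q\in\mathcal W^m(T)}D(Q).$$
By (6), $f$ oscillates by at most $\lambda s_{i+m}$ on $Q\in\mathcal W^m(T)$, so $D(Q)\le\lambda s_{i+m}|Q|$, and the last term is at most
$$16^m\lambda N^{-m}s_i\bigl(\tfrac3{16}\bigr)^m|T|=\lambda s_i\bigl(\tfrac3{32}\bigr)^m|T|\to0 .$$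
This proves the first claim; the second follows from (7). $\square$

The four rows in each block matter here. With $\rho$ rows in each block, the constant in (9) would be $2N/\rho$, and the factor per level $2/\rho$, so for $\rho=1$ or $2$ the series in Step 5 would not converge. The next lemma would give the factor $\frac8{3\rho}$ by the same count.

**Lemma 12.** If $T,T'\in\mathcal T_i$ are v-adjacent, then $|f_T-f_{T'}|\le1280\,s_i\bigl(\operatorname{av}_Tg+\operatorname{av}_{T'}g\bigr)$.

*Proof.* The purpose is to pass across a common vertical edge, which we do along smaller and smaller wide tiles touching it. Say $T$ is on the left. In the four B-rows, common to $T$ and $T'$, let $Q_\rho$ be the child of $T$ over its $J_{BR}$ and $Q_\rho'$ the child of $T'$ over its $J_{BL}$; these are v-adjacent. All four $|Q_\rho|$ are equal and $4|Q_\rho|=\frac38\cdot\frac18|T|=\frac3{64}|T|$, so Lemma 11 gives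
$$\tfrac14\sum_\rho|f_T-f_{Q_\rho}|\le\frac1{4|Q_\rho|}\int_T|f-f_T|\le K_0s_i\operatorname{av}_Tg,\qquad K_0=\tfrac{64}3\cdot20=\tfrac{1280}3,$$
and similarly for $T'$. Hence
$$|f_T-f_{T'}|\le K_0s_i\bigl(\operatorname{av}_Tg+\operatorname{av}_{T'}g\bigr)+\tfrac14\sum_\rho|f_{Q_\rho}-f_{Q'_\rho}|.\tag{10}$$
Apply (10) to the v-adjacent pairs $Q_\rho,Q'_\rho$, and so on. At step $j$ there are $4^j$ tiles in $T$ with disjoint interiors, each of level $i+j$ and area $(\frac38\cdot\frac1N)^j|T|$, each counted with weight $4^{-j}$. Their contribution is at most
$$K_0s_iN^{-j}\,4^{-j}\bigl(\tfrac{8N}3\bigr)^j\operatorname{av}_Tg=K_0s_i\bigl(\tfrac23\bigr)^j\operatorname{av}_Tg ,$$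
and likewise for $T'$. After $m$ steps the remainder is an average of quantities $|f_Q-f_{Q'}|$ with $Q,Q'$ of level $i+m$ sharing a point, and $|f_Q-f_{Q'}|\le2\lambda s_{i+m}\to0$ by (6). The geometric series sums to $3K_0=1280$. $\square$

**Lemma 13.** There is an absolute constant $C_1$ such that for $T=I\times J\in\mathcal T_i$ and $I',J'$ as in Section 7,
$$\int_{I'\times J'}|f-f_T|\le C_1s_i\int_{I'\times J'}g .$$

*Proof.* First we work in the row $I$. With $T_l=I\times J_l$ and $T_r=I\times J_r$, Lemmas 11 and 12 give
$$\int_{I\times J'}|f-f_T|\le20s_i\int_{I\times J'}g+\sum_{x=l,r}1280\,s_i\Bigl(\int_{T_x}g+\frac{|T_x|}{|T|}\int_Tg\Bigr)\le C_0s_i\int_{I\times J'}g,$$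
where $|T_x|/|T|\le96$ by Lemma 6, so that $C_0=20+1280\cdot192$ will do. Next we extend to the adjacent rows along $t$-lines. For $t\in I'$ and $v\in J'$, (4) gives
$$|f(t,v)-f_T|\le\frac1{s_i}\int_I|f(\tau,v)-f_T|\,d\tau+\int_{I'}g(\tau,v)\,d\tau .$$
Integrate over $I'\times J'$ with $|I'|=3s_i$ to get the claim with $C_1=3C_0+3$. $\square$

## 9. The metric $d_n$ and the proof of Theorem 1

In dimension $n$ we let all coordinates $v_j$ share the single coordinate $t$:
$$d_n\bigl((t,v),(t',v')\bigr)=\max_{1\le j\le n-1}d\bigl((t,v_j),(t',v_j')\bigr).\tag{11}$$
By Proposition 10 this is a proper, hence complete, metric inducing the Euclidean topology, and for $n=2$ it is $d$. It satisfies (3), because $d$ does. If only $t$ and $v_j$ vary, then $d_n=d$ in the variables $(t,v_j)$, because the other terms in the maximum equal $|t-t'|\le d((t,v_j),(t',v_j'))$.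

**Step 1: boxes comparable to balls.** This step transfers Lemma 9 to $\mathbb R^n$. Replace each tile by its half-open version $[a,b)\times[c,e)$. At each level the half-open tiles partition the plane, and each is the disjoint union of its half-open children. So for $z=(t,v)$ the level-$i$ half-open tiles containing $(t,v_j)$ are nested in $i$, and their rows depend only on $t$. Taking closures, we get nested level-$i$ rows $I_i\ni t$ ($i\in\mathbb Z$) and, for each $j$, nested $J_{j,i}\ni v_j$ with $I_i\times J_{j,i}\in\mathcal T_i$. Let $E_i=E_i(z)=I_i'\times\prod_jJ_{j,i}'$. By Lemma 9 and (6),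
$$B(z,s_{i+2}/4)\subset E_i\subset\overline B(z,4s_i),\qquad I_k\times\prod_jJ_{j,k}\subset B(z,r)\ \text{ if }s_k<r,\tag{12}$$
where $\overline B(z,4s_i)=\{d_n(z,\cdot)\le4s_i\}$. In particular balls have positive finite measure.

**Step 2: doubling.** We compare the measure of $B(z,r)$ with that of the right $E_i$. Given $r>0$ let $i$ satisfy $s_{i+3}/4<r\le s_{i+2}/4$. Then $s_{i+4}<r$. By Lemma 6, $\mu(E_i)\le3s_i\prod_j193|J_{j,i}|$, and $|J_{j,i+4}|\ge L^{-4}|J_{j,i}|$, so
$$\mu(B(z,r))\ge s_{i+4}\prod_j|J_{j,i+4}|\ge c\,\mu(E_i),\qquad\text{and}\qquad\mu(B(z,r))\le\mu(E_i).$$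
Also $2r\le s_{i+2}/2\le s_{i+1}/4$, so $B(z,2r)\subset E_{i-1}$. By Lemma 6 and $|J_{j,i-1}|\le L|J_{j,i}|$,
$$\mu(E_{i-1})\le3Ns_i\prod_j193L|J_{j,i}|\le C\mu(E_i).$$
Thus $\mu(B(z,2r))\le C\mu(E_i)\le(C/c)\,\mu(B(z,r))$, with constants depending only on $n$. This is part 1 of Theorem 1.

**Step 3: changing one coordinate $v_j$ at a time.** Here we bound the oscillation of $f$ on $E_i$ by planar estimates. Let $f$ be $d_n$-Lipschitz and $g$ as in Section 3. Let $w=(t_0,v)$ and $w'=(t_{n-1},v')$ be in $E=E_i$, and take additional $t_1,\dots,t_{n-2}\in I_i'$. Put
$$w^j=(t_j,v_1',\dots,v_j',v_{j+1},\dots,v_{n-1}),\qquad\text{so that }w^0=w,\;w^{n-1}=w'.$$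
The points $w^{j-1}$ and $w^j$ differ only in $t$ and $v_j$. For fixed other coordinates, $f$ is $d$-Lipschitz in $(t,v_j)$, and its planar function $g$ is the restriction of $g$, since the existence of $\partial_tf$ at a point depends only on the $t$-line through it. So Lemma 13, with $T=I_i\times J_{j,i}$, bounds the average of $|f(w^{j-1})-f(w^j)|\le|f(w^{j-1})-f_T|+|f(w^j)-f_T|$ over $\bigl((t_{j-1},v_j),(t_j,v_j')\bigr)\in(I_i'\times J_{j,i}')^2$ by $2C_1s_i\operatorname{av}_{I_i'\times J_{j,i}'}g$; here $f_T$ is the average of the planar slice of $f$. Averaging over all the other variables and summing over $j$,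
$$\operatorname{av}_{w\in E}\operatorname{av}_{w'\in E}|f(w)-f(w')|\le2(n-1)C_1\,s_i\operatorname{av}_Eg.\tag{13}$$

**Step 4: from boxes to balls.** For $B=B(z,r)$ and $i$ as in Step 2 we have $4s_i=4N^3s_{i+3}<16N^3r$, so by (12) $B\subset E\subset B(z,\Lambda r)$ with $\Lambda=16N^3+1$. By doubling, all three sets have comparable measure. Hence
$$\operatorname{av}_B|f-f_B|\le\Bigl(\frac{\mu(E)}{\mu(B)}\Bigr)^2\operatorname{av}_{w\in E}\operatorname{av}_{w'\in E}|f(w)-f(w')|\le Cr\operatorname{av}_{B(z,\Lambda r)}|\partial_tf| .\tag{14}$$
Since $|\partial_tf|\le\operatorname{Lip}(f)$ a.e. by (3), this is part 2 of Theorem 1; Hölder's inequality gives (1) for every $p\ge1$.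

**Step 5: the charts.** The hypotheses of Proposition 4 hold by (3), Step 2 and (14), so $(\mathbb R^n,t)$ is a chart of dimension $1$. By Lemma 5 every chart has dimension $1$, and the analytic dimension is $1$. This proves part 3 and completes the proof of Theorem 1. $\blacksquare$

## 10. Products with Euclidean factors and the proof of Theorem 2

For $k=n$ take Euclidean $\mathbb R^n$, which is a complete $1$-PI space. The identity is a global chart by Rademacher's theorem (uniqueness: move in all directions), and by Lemma 5 all charts have dimension $n$. For $k=1<n$ use Theorem 1. For $2\le k\le n-1$ let $m=n-k+1\ge2$ and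
$$Y=\mathbb R^m\times\mathbb R^{k-1},\qquad\mathbf d=\max(d_m,|\cdot|_{\rm eucl}),\qquad\mu=\mathcal L^n .$$
This is complete, with the Euclidean topology. Balls are products of balls of the same radius, so they have positive finite measure and $\mu$ is doubling. Write points of $Y$ as $(w,y)$.

**Step 1: the Poincaré inequality.** We change first $w$ and then $y$. Let $f$ be Lipschitz on $Y$, and let $B=B_1\times B_2$ be a ball of radius $r$ centred at $(z,y_0)$, with $E=E_i(z)$ and $\Lambda$ as in Section 9 (for $m$ in place of $n$), so that $B_1\subset E\subset B(z,\Lambda r)$. Start from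
$$|f(w,y)-f(w',y')|\le|f(w,y)-f(w',y)|+|f(w',y)-f(w',y')|$$
and average over $w,w'\in E$ and $y,y'\in B_2$. Apply (13) to $f(\cdot,y)$ in the first term, and the classical Euclidean $(1,1)$-Poincaré inequality on $B_2$ to $f(w',\cdot)$ in the second. The double average over $E\times B_2$ is then at most
$$2(m-1)C_1s_i\operatorname{av}_{E\times B_2}|\partial_tf|+C\,r\operatorname{av}_{E\times B_2}|\nabla_yf| .$$
Write $\Lambda B$ for the ball of radius $\Lambda r$ with the same centre as $B$. Since $B\subset E\times B_2\subset\Lambda B$ have comparable measure and $s_i\le4N^3r$,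
$$\operatorname{av}_B|f-f_B|\le Cr\operatorname{av}_{\Lambda B}\bigl(|\partial_tf|+|\nabla_yf|\bigr).\tag{15}$$
Here $|\partial_tf|\le\operatorname{Lip}(f)$ a.e., because moving $t$ by $h$ moves a point by $\mathbf d$-distance $|h|$. Also $|\nabla_yf|\le\operatorname{Lip}(f)$ a.e.: for every $w$ the function $f(w,\cdot)$ is differentiable at a.e. $y$ by Rademacher's theorem, and so at a.e. point of $Y$ by Fubini, and $\mathbf d$ is Euclidean in $y$. So $Y$ is $1$-PI.

**Step 2: the global chart.** We repeat the argument of Proposition 4 for $\Phi=(t,y):Y\to\mathbb R^k$, which is Lipschitz. Let $x$ be a common Lebesgue point of $\partial_tf$ and $\nabla_yf$, with values $a$ and $b$; a.e. $x$ is one. Apply (15) to $u=f-a\,t-b\cdot y$: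
$$\operatorname{av}_{B(x,r)}|u-u_{B(x,r)}|\le Cr\operatorname{av}_{B(x,\Lambda r)}\bigl(|\partial_tf-a|+|\nabla_yf-b|\bigr)=o(r).$$
By Lemma 3, $f(\cdot)-f(x)=(a,b)\cdot(\Phi(\cdot)-\Phi(x))+o(\mathbf d(\cdot,x))$. *Uniqueness:* suppose a linear $\ell$ satisfies $\ell(\Phi(\cdot)-\Phi(x))=o(\mathbf d(\cdot,x))$. For $\omega=(\omega_t,\omega_y)\in\mathbb R^k$ move $x$ by $h\omega$ in the variables $(t,y)$. The distance moved is $|h|\max(|\omega_t|,|\omega_y|)$, so $h\,\ell(\omega)=o(|h|)$ and $\ell(\omega)=0$. Hence $\Phi$ is a global chart of dimension $k$, and by Lemma 5 every chart has dimension $k$.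

**Step 3: dimension $0$ is impossible.** This proves the statement in parentheses in Theorem 2. If a PI space is covered up to a null set by $0$-dimensional charts, then by (2) every Lipschitz $f$ satisfies $f(y)-f(x)=o(d(x,y))$, that is $\operatorname{Lip}(f)(x)=0$, at a.e. $x$. By (1), $f$ equals $f_B$ a.e. on each ball $B$. If $f(y)\neq f_B$ for some $y\in B$, then by continuity $f\ne f_B$ on a small ball around $y$ inside $B$, which has positive measure, a contradiction. So $f$ is constant on each ball, and hence constant. For $f=d(\cdot,x_0)$ this says that the space is the single point $x_0$. $\blacksquare$
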